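# Oriented paths in tournaments and the constant $\frac12-\frac{2}{\pi^2}$

## Two operators and a tilted quadratic form

Take a tournament $T$ on a vertex set $V$ with $|V|=n$: for each pair of distinct vertices $u,v$, exactly one of $u\to v$, $v\to u$ holds. Record it by
$$a(u,v)=\begin{cases}1&u\to v,\\-1&v\to u,\\0&u=v.\end{cases}$$
On $\mathbb R^V$ use the averaged inner product $\langle x,y\rangle=\frac1n\sum_u x_uy_u$, so that the constant vector $\mathbf 1$ has norm $1$. Define
$$(Ax)_u=\frac1n\sum_v a(u,v)x_v,\qquad Jx=\langle\mathbf 1,x\rangle\mathbf 1,\qquad N_+=J+A,\quad N_-=J-A .$$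
The operator $A$ is skew-symmetric and $J$ is the orthogonal projection onto constants. Put
$$g=A\mathbf 1,\qquad m=m(T)=\|g\|^2=n^{-3}\sum_u\bigl(d^+(u)-d^-(u)\bigr)^2 ,$$
because $g_u=(d^+(u)-d^-(u))/n$. So $m$ measures how far $T$ is from regular. For the cyclic triangle $g=0$ and $m=0$. For the transitive tournament on $n$ vertices the differences $d^+-d^-$ are $n-1,n-3,\dots,-(n-1)$, their squares sum to $n(n^2-1)/3$, and $m=\frac13(1-n^{-2})\to\frac13$.

Now start at $x_0=\mathbf 1$, choose signs $\epsilon_1,\dots,\epsilon_k$, and apply $N_{\epsilon_1}$, then $N_{\epsilon_2}$, and so on. Everything in the first half of this lecture is a statement about how $\langle \mathbf 1,x_k\rangle$ grows or shrinks. The tool is a quadratic form that changes with the last sign applied.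

To write it down, split vectors into even and odd parts. Let
$$H_e=\operatorname{span}\{A^{2j}\mathbf 1:j\ge0\},\qquad H_o=\operatorname{span}\{A^{2j+1}\mathbf 1:j\ge0\}.$$
An odd power of a skew operator is skew, so $\langle\mathbf 1,A^{2j+1}\mathbf 1\rangle=0$. Moving powers of $A$ across the inner product at the cost of signs gives $\langle A^{2i}\mathbf 1,A^{2j+1}\mathbf 1\rangle=\langle\mathbf 1,A^{2i+2j+1}\mathbf 1\rangle=0$, so $H_e\perp H_o$. Also $\mathbf 1\in H_e$, $g\in H_o$, $AH_e\subset H_o$ and $AH_o\subset H_e$. Since $J$ maps into $\mathbb R\mathbf 1\subset H_e$, every $x_i$ stays in $H_e\oplus H_o$. Each $x$ in this space is uniquely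
$$x=\tau\mathbf 1+y+z,\qquad y\in H_e,\ y\perp\mathbf 1,\qquad z\in H_o,\qquad \tau=\langle\mathbf 1,x\rangle .$$
Write $X=4/\pi^2$, so $0.405<X<0.406$, and let $R=\frac{1+X}{1+X+2m}$. The form is
$$Q_\epsilon(x)=X\tau^2+\frac XR\|y\|^2+\|z-\epsilon\tau g\|^2 ,\qquad \epsilon=\pm1. \tag{1}$$
The odd part $z$ is not measured from $0$ but from $\epsilon\tau g$: the form is tilted, in a direction that depends on the sign. We shall prove that, when $m>0$, applying the same sign again multiplies $Q$ by at most $R<1$, while applying the opposite sign multiplies it by at most a constant $\Sigma>1$, and that one loss by $\Sigma$ is paid for by $\frac{1+X}{1-X}$ gains by $R$. This exchange rate counts copies of oriented paths in tournaments, which is what the form is for.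

## Direction flips, the anti-Sidorenko property, and the theorem

An oriented graph is a graph each of whose edges has been given one direction. A homomorphism from an oriented graph $H$ to $T$ is a map $\phi:V(H)\to V(T)$ such that $u\to v$ in $H$ implies $\phi(u)\to\phi(v)$ in $T$. Its density is
$$t(H,T)=\frac{|\operatorname{Hom}(H,T)|}{|V(T)|^{|V(H)|}} .$$
For one edge, $t=\binom n2/n^2=\frac12-\frac1{2n}$, whatever $T$ is.

**Definition 1.** An oriented graph $H$ with $e(H)$ edges is *tournament anti-Sidorenko* (TAS) if a uniformly random tournament asymptotically maximizes the homomorphism density of $H$ among all tournaments. Equivalently, $\limsup_{n\to\infty} t(H,T_n)\le 2^{-e(H)}$ for every sequence of tournaments $T_n$ with $|V(T_n)|\to\infty$.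

A single edge is TAS by the computation just made.

**Definition 2.** A *direction flip* of an oriented path is a non-leaf vertex that is a source or a sink.

The directed path $\to\to\to$ has no flips, $\to\to\leftarrow$ has one, and $\to\leftarrow\to$ has two. A path with $k$ edges has between $0$ and $k-1$ flips.

**Definition 3.** For $k\ge1$, $f(k)$ is the maximum $m\in\{0,1,\dots,k\}$ such that every orientation of the $k$-edge path with fewer than $m$ direction flips is TAS. (From here on $m$ always means $m(T)$.)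

So $f(k)$ is the least number of flips of a non-TAS orientation, or $k$ if there is none. Sah, Sawhney and Zhao showed that consistently directed paths are TAS. For $k\ge3$, every oriented path of length $k$ with exactly one flip is TAS: He, Mani, Nie, Tung and Wei for $3\le k\le7$, and Chen, Clemen and Noel in general. It is also known that $\liminf f(k)/k\ge 1/1665$. The question, from Hao Chen and Yupeng Lin, "Oriented Paths with Few Direction Flips Are Tournament Anti-Sidorenko", arXiv:2609.14655 (2026), is whether $\lim f(k)/k$ exists. It does, and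
$$\lim_{k\to\infty}\frac{f(k)}k=\alpha:=\frac{1-X}2=\frac12-\frac2{\pi^2}\approx0.2974 .$$

**Theorem 4.** (a) Let $P$ be an oriented path with $k\ge1$ edges and $s$ direction flips, with $s\le\alpha(k-1)$. Then for every finite tournament $T$, with $m=m(T)$,
$$t(P,T)\le 2^{-k}\Bigl(1+\tfrac{2m}{1+X}\Bigr)^{-\frac12(k-1-s/\alpha)}\le 2^{-k}. \tag{2}$$
In particular $P$ is TAS.

(b) For every $k\ge21$ there is an oriented path with $k$ edges and exactly $\lfloor\alpha(k-1)+0.89\rfloor+1$ flips which is not TAS.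

**Corollary 5.** For $k\ge21$,
$$\lfloor\alpha(k-1)\rfloor+1\ \le\ f(k)\ \le\ \lfloor\alpha(k-1)+0.89\rfloor+1 .$$
Hence $f(k)/k\to\alpha$. Moreover $f(k)\in\{\lfloor\alpha(k-1)\rfloor+1,\lfloor\alpha(k-1)\rfloor+2\}$, and $f(k)=\lfloor\alpha(k-1)\rfloor+1$ whenever the fractional part of $\alpha(k-1)$ is below $0.11$, which happens for a positive proportion of $k$.

Note that (2) holds for every finite tournament, not only in the limit, and that its middle factor is a stability factor: it measures the distance of $T$ from regularity.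

## From paths to operator products, and all paths with at most four edges

**Encoding.** Let $P=v_0v_1\cdots v_k$, with $\epsilon_i=+1$ if $v_{i-1}\to v_i$ and $\epsilon_i=-1$ otherwise. The internal vertex $v_i$ is a flip exactly when $\epsilon_i\ne\epsilon_{i+1}$. The indicator that $(u,v)$ is an admissible image of $(v_{i-1},v_i)$ is at most $\frac12(1+\epsilon_ia(u,v))$: for $u\ne v$ the two are equal, and for $u=v$ the inequality reads $0\le\frac12$. All these quantities are nonnegative, so we may multiply over $i$ and average over all maps. The operator $J+\epsilon A$ has matrix entries $\frac1n(1+\epsilon a(u,v))$, hence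
$$t(P,T)\le2^{-k}\tau_k,\qquad \tau_k:=\langle\mathbf 1,(J+\epsilon_1A)\cdots(J+\epsilon_kA)\mathbf 1\rangle\ge0. \tag{3}$$
The loss is small. The two sides differ only through maps sending some two consecutive vertices to the same place. There are at most $kn^k$ of these out of $n^{k+1}$, and each contributes a product at most $1$. So $0\le2^{-k}\tau_k-t(P,T)\le k/n$.

**Expansion of $\tau_k$.** Multiply out the product in (3), choosing $\epsilon_iA$ for $i$ in a set $S$ of edges and $J$ elsewhere. Since $J=\mathbf 1\langle\mathbf 1,\cdot\rangle$, the term factors over the maximal blocks of consecutive edges in $S$, a block of length $\ell$ giving $(\prod\epsilon)\langle\mathbf 1,A^\ell\mathbf 1\rangle$. This vanishes for odd $\ell$, and $\langle\mathbf 1,A^{2j}\mathbf 1\rangle=(-1)^j\|A^j\mathbf 1\|^2$. For $1\le i\le k-1$ set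
$$\xi_i=-\epsilon_i\epsilon_{i+1},$$
so $\xi_i=+1$ if $v_i$ is a flip and $\xi_i=-1$ if not. A block of edges $a,\dots,a+2j-1$ has $\prod\epsilon=(\epsilon_a\epsilon_{a+1})(\epsilon_{a+2}\epsilon_{a+3})\cdots=(-1)^j\xi_a\xi_{a+2}\cdots\xi_{a+2j-2}$, so it contributes
$$\xi_a\xi_{a+2}\cdots\xi_{a+2j-2}\,\|A^j\mathbf 1\|^2. \tag{4}$$
The signs interact along progressions of step $2$. Two blocks of positive even length need at least five edges, so for $k\le4$ there is at most one block:
$$\tau_2=1+\xi_1m,\qquad\tau_3=1+(\xi_1+\xi_2)m,\qquad \tau_4=1+(\xi_1+\xi_2+\xi_3)m+\xi_1\xi_3\|A^2\mathbf 1\|^2 .$$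

We use $\|A\|^2\le X<1$, proved in Lemma 6 below, so $\|A^2\mathbf 1\|^2\le Xm$. When some term pushes $\tau_k$ above $1$, we test with transitive tournaments, for which $m\to\frac13$; the error $k/n$ is then harmless.

For $k=1$, the edge is TAS and $f(1)=1$. For $k=2$, no flip gives $1-m\le1$, one flip gives $1+m$, so $f(2)=1$. For $k=3$, zero flips give $1-2m$, one flip gives exactly $1$, two flips give $1+2m$, so $f(3)=2$. For $k=4$, zero flips give $1-3m+\|A^2\mathbf 1\|^2\le1$. With one flip $\tau_4=1-m\pm\|A^2\mathbf 1\|^2\le1-m+Xm\le1$. The two-flip path with $(\xi_1,\xi_2,\xi_3)=(+,+,-)$ has $\tau_4=1+m-\|A^2\mathbf 1\|^2\ge1+(1-X)m$, so it is not TAS. Hence $f(4)=2$.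

**Where $\alpha$ comes from (heuristic, not used in the proof).** If only blocks with $j=1$ mattered, (4) would give $\tau_k\approx1+m(2s-(k-1))$ and the threshold would be $s=\frac12(k-1)$. But $\|A^j\mathbf 1\|^2$ can be comparable to $mX^{j-1}$. Suppose it equals $mX^{j-1}$ and keep only single blocks (two blocks cost at least $m^2$). A starting point $a$ inside a long stretch where the $\xi$'s along step $2$ are all $+$ contributes $m(1+X+X^2+\cdots)=\frac m{1-X}$. In a stretch of $-$ it contributes $m(-1+X-X^2+\cdots)=-\frac m{1+X}$. Gains and losses balance when $\frac s{1-X}=\frac{k-1-s}{1+X}$, that is, $s=\frac{1-X}2(k-1)=\alpha(k-1)$. The proof of (a) must show that nothing does better than this, for tournaments far from regular too. The proof of (b) must realize it.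

## Why the Euclidean norm fails and the tilt helps

The obvious way to bound $\tau_k$ is $\tau_k\le\prod\|N_{\epsilon_i}\|$. This never works for a non-regular tournament. Since $\mathbf 1\perp g$,
$$\|N_\epsilon\mathbf 1\|^2=\|\mathbf 1+\epsilon g\|^2=1+m ,$$
so each factor is at least $\sqrt{1+m}$ and the bound is at least $(1+m)^{k/2}>1$, even for the directed path with two edges, where the truth is $1-m$.

The failure is visible after two steps. The vectors $\mathbf 1+g$ and $\mathbf 1-g$ have the same norm. Yet applying $N_+$ to the first gives $\tau_2=1-m$ and to the second gives $\tau_2=1+m$. What decides is whether the odd part $z$ points along $+\tau g$ or $-\tau g$, relative to the sign to be applied next. A step with sign $\epsilon$ tends to leave $z$ near $\epsilon\tau g$: indeed $x_1=\mathbf 1+\epsilon_1g$ has $z=\epsilon_1\tau g$ exactly. So we measure the deviation $z-\epsilon\tau g$, with $\epsilon$ the last sign used. That is the third term of (1). The weight $X/R$ on $\|y\|^2$ is chosen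 so that the $y$-terms cancel exactly in the same-sign step.

## The spectral bound $\|A\|\le 2/\pi$

**Lemma 6.** $\|A\|\le2/\pi$. Hence $\|Ax\|^2\le X\|x\|^2$ for all $x$, and $m\le X$.

*Proof.* The operator norm is the same for the averaged and the usual inner product. The matrix of $A$ is real and skew-symmetric, so $A$ is normal on $\mathbb C^V$ with eigenvalues $i\lambda$, $\lambda\in\mathbb R$, and $\|A\|=\max|\lambda|$. Let $z$ be an eigenvector for $i\lambda$ with $\sum_u|z_u|^2=1$, and write $z_u=r_ue^{i\theta_u}$, $r_u\ge0$. Then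
$$i\lambda=\sum_u\bar z_u(Az)_u=\frac1n\sum_{u,v}a(u,v)r_ur_ve^{i(\theta_v-\theta_u)} .$$
As $a$ is skew, pairing $(u,v)$ with $(v,u)$ kills the cosine and leaves $i\sin(\theta_v-\theta_u)$. So
$$|\lambda|\le\frac1n\sum_{u,v}r_ur_v|\sin(\theta_u-\theta_v)| .$$
Use the absolutely convergent Fourier series
$$|\sin\varphi|=\frac2\pi-\frac4\pi\sum_{l\ge1}\frac{\cos2l\varphi}{4l^2-1} .$$
For each $l$, $\sum_{u,v}r_ur_v\cos(2l(\theta_u-\theta_v))=\bigl|\sum_ur_ue^{2il\theta_u}\bigr|^2\ge0$, so all terms with $l\ge1$ only decrease the sum. Therefore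
$$|\lambda|\le\frac2{\pi n}\Bigl(\sum_ur_u\Bigr)^2\le\frac2\pi$$
by Cauchy–Schwarz, since $\sum r_u^2=1$. Finally $m=\|A\mathbf 1\|^2\le X$. $\square$

## The effect of one step on the tilted form

Assume $0<m\le X$. Besides $R=\frac{1+X}{1+X+2m}$, set
$$\Sigma=1+\sigma,\qquad\sigma=\frac{2m}{1-X}+3m^2 .$$
To first order in $m$, $R\approx1-\frac{2m}{1+X}$ and $\Sigma\approx1+\frac{2m}{1-X}$. These are twice the loss and gain rates of the heuristic, as they should be since $Q$ controls $\tau^2$. The term $3m^2$ is slack for the second-order effects.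

**Lemma 7.** For $x\in H_e\oplus H_o$ and $\epsilon=\pm1$,
$$\text{(M)}\quad Q_\epsilon(N_\epsilon x)\le R\,Q_\epsilon(x),\qquad\qquad\text{(S)}\quad Q_{-\epsilon}(N_{-\epsilon}x)\le\Sigma\,Q_\epsilon(x).$$

*Proof.*

**Step 1: the coordinates of the new vector.** This step expresses everything through $\tau$, $y$, $z$ and one number $d$. Let $\epsilon'=\pm1$, $x=\tau\mathbf 1+y+z$ and
$$x'=N_{\epsilon'}x=\tau\mathbf 1+\epsilon'(\tau g+Ay+Az),\qquad d=\langle\mathbf 1,Az\rangle=-\langle g,z\rangle .$$
The even part of $x'$ is $\tau\mathbf 1+\epsilon'Az$ and the odd part is $\epsilon'(\tau g+Ay)$. Hence, with primes for the coordinates of $x'$: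

- $\tau'=\tau+\epsilon'd$;
- $y'=\epsilon'(Az-d\mathbf 1)$, and since $d\mathbf 1$ is the projection of $Az$ on $\mathbf 1$, $\|y'\|^2=\|Az\|^2-d^2\le X\|z\|^2-d^2$;
- $z'-\epsilon'\tau'g=\epsilon'\tau g+\epsilon'Ay-\epsilon'\tau g-dg=\epsilon'A(y-\epsilon'd\mathbf 1)$, and since $y\perp\mathbf 1$, its squared norm is at most $X(\|y\|^2+d^2)$.

The last line is where the tilt works: the two terms $\tau g$ cancel. Therefore
$$Q_{\epsilon'}(x')\le X(\tau+\epsilon'd)^2+\frac{X^2}R\|z\|^2-\frac XRd^2+X\|y\|^2+Xd^2, \tag{5}$$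
while expanding (1) with $\langle z,g\rangle=-d$ gives
$$Q_\epsilon(x)=(X+m)\tau^2+\frac XR\|y\|^2+\|z\|^2+2\epsilon\tau d. \tag{6}$$

**Step 2: eliminating $z$.** This step reduces both inequalities to quadratic forms in two real variables. By Cauchy–Schwarz $d^2\le m\|z\|^2$. Write $\epsilon d=\sqrt m\,\delta$, so $d^2=m\delta^2$ and $\|z\|^2\ge\delta^2$. Since $m\le X$ and $\frac{1+X}{1+3X}$ decreases in $X$,
$$R\ge\frac{1+X}{1+3X}>\frac{1.406}{2.218}>0.63>X .$$
So $R-\frac{X^2}R>0$ and $\Sigma-\frac{X^2}R>1-X>0$. These are the coefficients of $\|z\|^2$ in the two differences below, so replacing $\|z\|^2$ by $\delta^2$ gives valid lower bounds. Throughout let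
$$c=1+X,\qquad D=c+2m,\qquad R=c/D .$$

**Step 3: the same-sign inequality (M).** Take $\epsilon'=\epsilon$. In $R\cdot$(6) minus (5) the $y$-terms are $X\|y\|^2-X\|y\|^2=0$, and
$$RQ_\epsilon(x)-Q_\epsilon(x')\ge[R(X+m)-X]\tau^2+2\sqrt m(R-X)\tau\delta+G\delta^2,$$
$$G=R-\frac{X^2}R-2Xm+\frac{Xm}R .$$
Here
$$R(X+m)-X=\frac{c(X+m)-X(c+2m)}D=\frac{m(c-2X)}D=\frac{m(1-X)}D>0 .$$
A form $A_1\tau^2+2B_1\tau\delta+C_1\delta^2$ with $A_1>0$ is nonnegative if $A_1C_1\ge B_1^2$. So it suffices that $\frac{m(1-X)}DG\ge m(R-X)^2$. Multiply by $RD^3/m$. On the left,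
$$D^2RG=D^2\bigl(R^2-X^2-2XmR+Xm\bigr)=c^2-X(X-m)D^2-2XmcD .$$
On the right, $RD=c$ and $D(R-X)=c-Xc-2mX=1-X^2-2mX$. So we need
$$(1-X)\bigl[c^2-X(X-m)D^2-2XmcD\bigr]\ge c\,(1-X^2-2mX)^2. \tag{7}$$
Insert $D^2=c^2+4mc+4m^2$. The terms $\pm4Xm^2c$ cancel and the bracket is
$$c^2(1-X^2)-mXc^2-4mX^2c-4m^2X^2+4m^3X .$$
The right side of (7) is $c(1-X^2)^2-4mXc(1-X^2)+4m^2X^2c$. Because $(1-X)c=1-X^2$, the $m$-free terms $(1-X)c^2(1-X^2)$ and $c(1-X^2)^2$ agree, and $4c(1-X^2)=4c^2(1-X)$. Hence (left $-$ right)$/(mX)$ equals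
$$(1-X)\bigl[-c^2-4Xc-4mX+4m^2\bigr]+4c^2(1-X)-4mXc=(1-X)\bigl[3c^2-4Xc-4mX+4m^2\bigr]-4mXc .$$
Now $3c^2-4Xc=c(3-X)$, and $-4mX(1-X)-4mXc=-8mX$. So this is
$$(1-X)\bigl[(1+X)(3-X)+4m^2\bigr]-8mX\ge0.594\cdot1.405\cdot2.594-8(0.406)^2>2.16-1.32>0,$$
using $m\le X$. This proves (M).

**Step 4: the opposite-sign inequality (S), reduction.** Take $\epsilon'=-\epsilon$. In $\Sigma\cdot$(6) minus (5) the $y$-terms are $\bigl(\Sigma\frac XR-X\bigr)\|y\|^2\ge0$, since $\Sigma\ge1\ge R$. The cross terms now add: $2\Sigma\epsilon\tau d+2X\epsilon\tau d$. With $\Sigma(X+m)-X=m+\sigma(X+m)$ we get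
$$\Sigma Q_\epsilon(x)-Q_{\epsilon'}(x')\ge[m+\sigma(X+m)]\tau^2+2\sqrt m(\Sigma+X)\tau\delta+\Bigl(\Sigma-\frac{X^2}R+\frac{Xm}R-2Xm\Bigr)\delta^2 .$$
Since $1/R=1+2m/c$, the last coefficient is $\sigma+E$ with
$$E=1-X^2-mX\mu,\qquad\mu=1+\frac{2(X-m)}c\in[1,1.58],$$
the upper end because $2X/(1+X)<0.812/1.406<0.58$. The first coefficient is positive and $\Sigma+X=\sigma+c$, so it suffices that
$$(m+\sigma(X+m))(\sigma+E)\ge m(\sigma+c)^2. \tag{8}$$

**Step 5: checking (8).** The difference of the two sides of (8) is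
$$X\sigma^2+\bigl[m+(X+m)E-2mc\bigr]\sigma+m(E-c^2).$$
Inserting $E$, the bracket is $X(1-X^2)-mX(2+X+X\mu)-m^2X\mu$ (the constants $m+m-2m$ cancel), and $E-c^2=-2Xc-mX\mu$. Dividing by $X$, (8) becomes
$$\sigma^2+\bigl[(1-X^2)-m(2+X+X\mu)-m^2\mu\bigr]\sigma-2mc-m^2\mu\ge0 .$$
Write $\sigma=\rho m$ with $\rho=\frac2{1-X}+3m$. Then $(1-X^2)\rho=2c+3m(1-X^2)$, so $(1-X^2)\sigma=2mc+3m^2(1-X^2)$. The first-order terms $2mc$ cancel; this is why $\sigma$ has leading coefficient $\frac2{1-X}$. Dividing by $m^2$, we need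
$$\rho^2-(2+X+X\mu+m\mu)\rho-\mu+3(1-X^2)\ge0 .$$
Now $2+X+X\mu<2+0.406+0.642<3.05$, $\rho\ge\frac2{0.595}+3m\ge3.361+3m$ and $m\mu\le1.58m$. So the left side is at least
$$\rho(0.311+1.42m)-1.58+3\cdot0.835\ge1.04-1.58+2.50>0 .$$
This proves (S). $\square$

## One flip costs at most $\beta$ monotone steps

**Lemma 8.** With $\beta=\frac{1+X}{1-X}$ we have $\Sigma\le R^{-\beta}$.

*Proof.* Let $h=\frac{2m}{1+X}$, so $R^{-1}=1+h$. As $\beta>1.405/0.595>2$, the third derivative $\beta(\beta-1)(\beta-2)(1+h)^{\beta-3}$ of $(1+h)^\beta$ is nonnegative for $h\ge0$. Taylor's formula and $\beta-1=\frac{2X}{1-X}$ then give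
$$R^{-\beta}\ge1+\beta h+\frac{\beta(\beta-1)}2h^2=1+\frac{2m}{1-X}+\frac{4X}{(1-X)^2(1+X)}m^2 .$$
The coefficient of $m^2$ is at least $3$, because $4X>1.62$ while $3(1-X)^2(1+X)<3(0.595)^2(1.406)<1.5$. $\square$

**Proof of Theorem 4(a).** By (3) it is enough to bound $\tau_k$. Replacing $(\epsilon_1,\dots,\epsilon_k)$ by the reversed sequence does not change the number of sign changes, so after renaming we may compute $\tau_k$ by $x_0=\mathbf 1$, $x_i=N_{\epsilon_i}x_{i-1}$, $\tau_k=\langle\mathbf 1,x_k\rangle$, where the signs have exactly $s$ changes.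

If $m=0$ then $A\mathbf 1=0$, every $x_i=\mathbf 1$, $\tau_k=1$, and (2) holds.

Let $m>0$; then $m\le X$ by Lemma 6. The vector $x_1=\mathbf 1+\epsilon_1g$ has $\tau=1$, $y=0$, $z=\epsilon_1g$, so $Q_{\epsilon_1}(x_1)=X$. For $i=2,\dots,k$ pass from $Q_{\epsilon_{i-1}}(x_{i-1})$ to $Q_{\epsilon_i}(x_i)$: if $\epsilon_i=\epsilon_{i-1}$ use (M), otherwise (S). There are $s$ steps of type (S) and $k-1-s$ of type (M). Since $Q_\epsilon(x)\ge X\tau^2$,
$$\tau_k^2\le X^{-1}Q_{\epsilon_k}(x_k)\le\Sigma^sR^{k-1-s}\le R^{\,k-1-(1+\beta)s}=R^{\,k-1-s/\alpha},$$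
by Lemma 8 and $1+\beta=\frac2{1-X}=\frac1\alpha$. Take square roots and use $R=\bigl(1+\frac{2m}{1+X}\bigr)^{-1}$ and (3); this is the first inequality of (2). The second holds because $R<1$ and $s\le\alpha(k-1)$. As (2) holds for every $T$, $P$ is TAS. $\blacksquare$

## A circular tournament with a cosine density

For (b) we need tournaments for which Lemma 6 is sharp in the direction that matters, and which are slightly irregular.

**Step 1: the kernel.** This step produces an operator with $A^2$ acting as $-X$. Let $\kappa(t)=\operatorname{sgn}\sin2\pi t$, an odd $1$-periodic function, let $\gamma(x)=\cos2\pi x$, and define $(Kf)(x)=\int_0^1\kappa(y-x)f(y)\,dy$ for $1$-periodic $f$. Substituting $y=x+u$ and using that $\kappa$ is odd,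
$$(K\gamma)(x)=\int_0^1\kappa(u)\cos2\pi(x+u)\,du=-\sin2\pi x\int_0^1|\sin2\pi u|\,du=-\frac2\pi\sin2\pi x,$$
and in the same way $K\sin(2\pi\cdot)=\frac2\pi\cos(2\pi\cdot)$. So $K^2\gamma=-X\gamma$.

**Step 2: from the kernel to tournaments.** This step shows which integral must exceed $1$. Since $K1=0$, uniform points on the circle give a regular object. So tilt the density: for $0<\eta\le1$ let $w=1+\eta\gamma$ on $[0,1)$, a probability density. Sample $n$ independent points $x_u$ with density $w$ and let $u\to v$ iff $\kappa(x_v-x_u)=1$. As $\kappa$ is odd and almost surely nonzero at all differences, this is almost surely a tournament. Each of the $n(n-1)\cdots(n-k)$ injective maps $V(P)\to V(T)$ is a homomorphism with probability $t_\eta$, where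
$$2^kt_\eta=\int\prod_{i=1}^k\bigl(1+\epsilon_i\kappa(x_i-x_{i-1})\bigr)\prod_{i=0}^kw(x_i)\,dx_i .$$
With positive probability the number of injective homomorphisms is at least its mean. So there are tournaments $T_n$ with
$$t(P,T_n)\ge\frac{n(n-1)\cdots(n-k)}{n^{k+1}}t_\eta\longrightarrow t_\eta .$$
Hence $P$ is not TAS if $2^kt_\eta>1$ for some $\eta\in(0,1]$.

**Step 3: expansion in $\eta$.** This step finds the leading term of $2^kt_\eta-1$. Expand the first product over subsets $S$ of edges. As before, $S$ splits into maximal blocks of consecutive edges, and distinct blocks share no vertex. Vertices in no block integrate to $1$, so the term of $S$ is the product over its blocks of $(\prod\epsilon)\,b_\ell$, with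
$$b_\ell=\int\prod_{i=1}^\ell\kappa(x_i-x_{i-1})\prod_{i=0}^\ell w(x_i)\,dx_i .$$
At the end vertex $x_0$ the summand $1$ of $w(x_0)$ contributes $\int_0^1\kappa(x_1-x_0)\,dx_0=0$, and likewise at $x_\ell$. So $w(x_0),w(x_\ell)$ may be replaced by $\eta\gamma(x_0),\eta\gamma(x_\ell)$. In the interior $w=1+O(\eta)$. Hence
$$b_\ell=\eta^2\int\gamma K^\ell\gamma+O(\eta^3) .$$
For $\ell=2j$ the integral is $(-X)^j\int\gamma^2=\frac12(-X)^j$. For odd $\ell$, $K^\ell\gamma$ is a multiple of $\sin2\pi x$ and the integral is $0$. Two or more blocks contribute $O(\eta^4)$, and $S=\emptyset$ contributes $1$. A block of edges $a,\dots,a+2j-1$ has $(-1)^j\prod\epsilon=\xi_a\xi_{a+2}\cdots\xi_{a+2j-2}$, and it fits into the path exactly when $a+2j-2\le k-1$. Therefore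
$$2^kt_\eta=1+\frac{\eta^2}2\Phi+O(\eta^3),\qquad\Phi=\sum_IX^{|I|}\prod_{i\in I}\xi_i, \tag{9}$$
where $I$ runs over the nonempty progressions $\{a,a+2,\dots,a+2j-2\}\subset\{1,\dots,k-1\}$, and the implied constant depends only on $k$. Letting $\eta\to0$: if $\Phi>0$ then $P$ is not TAS. In other words, every TAS path satisfies $\Phi\le0$.

For example, at $k=3$ we have $\Phi=X(\xi_1+\xi_2)$, and for $(\xi_1,\xi_2,\xi_3)=(+,+,-)$ at $k=4$ we have $\Phi=X-X^2>0$, in agreement with the cases done by hand.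

## Flips at every other vertex

**Step 1: the path.** Since (9) couples indices of the same parity, we put all flips in one parity class, in one run. Let $k\ge21$ and
$$s=\lfloor\alpha(k-1)+0.89\rfloor+1,\qquad N_1=\Bigl\lceil\frac{k-1}2\Bigr\rceil,\qquad N_2=\Bigl\lfloor\frac{k-1}2\Bigr\rfloor,\qquad q=N_1-s .$$
Among the internal vertices $1,\dots,k-1$ there are $N_1$ odd and $N_2$ even ones. Since $s\le\alpha(k-1)+1.89$ and $\bigl(\frac12-\alpha\bigr)(k-1)=\frac2{\pi^2}(k-1)\ge\frac{40}{\pi^2}>3.89$, we get $q>2$; in particular $q\ge2$. Also $N_2\ge2$. Take the orientation whose flips are exactly at $1,3,\dots,2s-1$. Along the odd vertices $\xi$ is $+$ ($s$ times), then $-$ ($q$ times); along the even vertices it is $-$ ($N_2$ times).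

**Step 2: computing $\Phi$.** A progression $I$ is a run of consecutive terms of the odd or of the even sequence. For a constant sequence of length $p$ with factor $x$ per term, the runs contribute
$$\sum_{l=1}^p(p-l+1)x^l=\sum_{r=1}^p\frac{x(1-x^r)}{1-x}=\frac{px}{1-x}-\frac{x^2(1-x^p)}{(1-x)^2}$$
(group the runs by starting point: if $r$ terms remain, they give $x+\cdots+x^r$). Apply this with $(p,x)=(s,X)$, $(q,-X)$ and $(N_2,-X)$. The runs crossing from the $+$ part to the $-$ part take the last $a\in[1,s]$ plus signs and the first $b\in[1,q]$ minus signs, and give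
$$\sum_{a=1}^sX^a\sum_{b=1}^q(-X)^b=-\frac{X^2(1-X^s)(1-(-X)^q)}{1-X^2} .$$
With $q+N_2=k-1-s$, the total is
$$\Phi=\frac{sX}{1-X}-\frac{(k-1-s)X}{1+X}-\frac{X^2(1-X^s)}{(1-X)^2}-\frac{X^2\bigl(2-(-X)^q-(-X)^{N_2}\bigr)}{(1+X)^2}-\frac{X^2(1-X^s)(1-(-X)^q)}{1-X^2} .$$

**Step 3: the sign of $\Phi$.** This step shows that the boundary terms cost less than $0.89$ flips. The two main terms combine to
$$X\,\frac{s(1+X)-(k-1-s)(1-X)}{1-X^2}=X\,\frac{2s-(1-X)(k-1)}{1-X^2}=\frac{2X}{1-X^2}\bigl(s-\alpha(k-1)\bigr).$$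
So $\Phi=\frac{2X}{1-X^2}\bigl[s-\alpha(k-1)-L\bigr]$ with
$$L=\frac12\Bigl[\frac{X(1+X)}{1-X}(1-X^s)+\frac{X(1-X)}{1+X}\bigl(2-(-X)^q-(-X)^{N_2}\bigr)+X(1-X^s)(1-(-X)^q)\Bigr].$$
For an exponent $p\ge2$, $1-(-X)^p$ is below $1$ if $p$ is even and at most $1+X^3$ if $p$ is odd. So $1-(-X)^q$ and $1-(-X)^{N_2}$ are at most $1+X^3<1.067$. Also $1-X^s\le1$. Hence
$$L\le\frac12\Bigl[\frac{X(1+X)}{1-X}+2(1+X^3)\frac{X(1-X)}{1+X}+X(1+X^3)\Bigr]<\frac12[0.962+0.368+0.434]<0.89,$$
where the three bounds follow from $\frac{0.406\cdot1.406}{0.594}<0.962$, $2\cdot1.067\cdot\frac{0.406\cdot0.595}{1.405}<0.368$ and $0.406\cdot1.067<0.434$. Since $s>\alpha(k-1)+0.89>\alpha(k-1)+L$, we have $\Phi>0$, and the path is not TAS. This proves Theorem 4(b). $\blacksquare$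

## The value of $f(k)$ up to one

**Proof of Corollary 5.** By Theorem 4(a), every $k$-edge path with at most $\lfloor\alpha(k-1)\rfloor$ flips is TAS, that is, every path with fewer than $\lfloor\alpha(k-1)\rfloor+1$ flips. So $f(k)\ge\lfloor\alpha(k-1)\rfloor+1$. A non-TAS path with $s$ flips forces $f(k)\le s$, so Theorem 4(b) gives the upper bound for $k\ge21$. Both bounds are $\alpha k+O(1)$; dividing by $k$,
$$\lim_{k\to\infty}\frac{f(k)}k=\alpha=\frac12-\frac2{\pi^2} .$$

Since $0.89<1$, the upper bound is at most $\lfloor\alpha(k-1)\rfloor+2$, so $f(k)$ is one of the two stated values. If the fractional part of $\alpha(k-1)$ is below $0.11$, then $\alpha(k-1)+0.89<\lfloor\alpha(k-1)\rfloor+1$, and the two bounds coincide at $\lfloor\alpha(k-1)\rfloor+1$. Finally, $\pi^2$ is irrational, hence so is $\alpha$. By Weyl's equidistribution theorem the fractional part of $\alpha(k-1)$ lies in $[0,0.11)$ for a proportion of $k$ tending to $0.11$, which is positive. $\blacksquare$
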